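# Reflection factorizations below a Coxeter element

## 1. Finite reflection groups, where the moved space decides

An element of a reflection group can be written as a product of reflections in many ways. Suppose that it lies in a subgroup generated by reflections. Must its shortest factorizations use only reflections of that subgroup? We study this for a special family of subgroups, one for each element below a Coxeter element.

Let $(W,S)$ be a Coxeter system with $S$ finite. Its rank is $|S|$, and $T=\{wsw^{-1}:w\in W,\ s\in S\}$ is its set of reflections.

**Definition (reflection length, absolute order).** For $w\in W$, $\ell_T(w)$ is the smallest $k$ such that $w=t_1\cdots t_k$ with $t_i\in T$. An expression with $k=\ell_T(w)$ is called *$T$-reduced*, and the $t_i$ are its *factors*. We write $u\le_T v$ if $\ell_T(u)+\ell_T(u^{-1}v)=\ell_T(v)$. A *Coxeter element* $c$ is a product of all elements of $S$, each taken once, in some order, and $[1,c]_T=\{x:x\le_T c\}$.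

Some consequences are used all the time. Clearly $\ell_T(uv)\le \ell_T(u)+\ell_T(v)$, and $\ell_T$ is invariant under conjugation. The sign character of $W$ sends every reflection to $-1$, so the parity of $\ell_T(w)$ is the parity of the length of any expression of $w$ as a product of reflections; in particular $\ell_T(tw)=\ell_T(w)\pm1$ for $t\in T$. Hence, for $t\in T$,
$$t\le_T x\iff \ell_T(tx)\le\ell_T(x)-1\iff t \text{ is the first factor of some } T\text{-reduced expression of }x .$$
The order is transitive: if $u\le_Tv\le_Tw$, then $\ell_T(u)+\ell_T(u^{-1}w)\le\ell_T(u)+\ell_T(u^{-1}v)+\ell_T(v^{-1}w)=\ell_T(w)$, and the opposite inequality always holds. Finally, the identity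
$$tt'=t'(t'tt') \tag{1}$$
moves a reflection $t'$ to the left at the price of conjugating $t$. Let $g=t_1\cdots t_r$ be $T$-reduced and let $u=t_{i_1}\cdots t_{i_k}$ with $i_1<\dots<i_k$. Moving these factors to the front gives $g=u\cdot(\text{product of }r-k\text{ reflections})$. Since $\ell_T(u)\le k$ and $\ell_T(u^{-1}g)\le r-k$ while the sum of these lengths is at least $r$, both are equalities. So *the product of any subsequence of a $T$-reduced expression of $g$ is $\le_T g$, and has length $k$*.

**Definition ($P(x)$, good elements, property (C)).** For $x\in[1,c]_T$ let $P(x)$ be the subgroup generated by $\{t\in T:t\le_Tx\}$. By what was just said, it is generated by all factors of all $T$-reduced expressions of $x$. Call $x$ *good* if for every $w\in P(x)$ all $T$-reduced expressions of $w$ in $W$ have all their factors in $P(x)$. Say that $(W,c)$ *has property (C)* if every $x\in[1,c]_T$ is good.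

The problem comes from Thomas Gobet, "Absolute moved spaces and noncrossing partition posets in arbitrary Coxeter groups", arXiv:2609.37867 (2026).

**Conjecture.** $(W,c)$ has property (C) for every Coxeter system $(W,S)$ and every Coxeter element $c$.

An example: in the symmetric group $S_4$ the reflections are the transpositions and $c=(1\,2)(2\,3)(3\,4)$ is a Coxeter element, a 4-cycle with $\ell_T(c)=3$. Let $x=(1\,2)(3\,4)$. Then $x^{-1}c=(3\,4)(2\,3)(3\,4)=(2\,4)$, so $x\le_Tc$. A transposition $t$ satisfies $t\le_Tx$ exactly if $tx$ is a transposition, that is, if $t$ exchanges two points of one cycle of $x$. So $P(x)=\{1,(1\,2),(3\,4),x\}$. The only $T$-reduced expressions of $x$ are $(1\,2)(3\,4)$ and $(3\,4)(1\,2)$, so $x$ is good.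

This is an instance of a general fact about finite groups. Let $W$ be a finite reflection group acting on a Euclidean space $V$. The *root* of a reflection $t$ is a vector normal to its hyperplane $H_t$, defined up to a scalar. For $g$ orthogonal put $\mathrm{Mov}(g)=\mathrm{Im}(g-1)$ and $\mathrm{Fix}(g)=\ker(g-1)$. Since $\mathrm{Im}(g-1)^\perp=\ker(g^{-1}-1)$, we have $\mathrm{Fix}(g)=\mathrm{Mov}(g)^\perp$. Each reflection moves a vector by a multiple of its root, so
$$g=s_{\beta_1}\cdots s_{\beta_r}\ \Longrightarrow\ \mathrm{Mov}(g)\subseteq\mathrm{span}(\beta_1,\dots,\beta_r). \tag{2}$$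
Also $\det g=(-1)^{\dim\mathrm{Mov}(g)}$: $\dim \mathrm{Mov}(g)$ is the number of eigenvalues different from $1$, the nonreal ones come in conjugate pairs of product $1$, and the others are $-1$.

**Lemma 1.** Let $g$ be orthogonal and let $s_\alpha$ be the reflection with root $\alpha$.
(a) If $\alpha\in\mathrm{Mov}(g)$, then $\dim\mathrm{Mov}(s_\alpha g)=\dim\mathrm{Mov}(g)-1$.
(b) If $\alpha\notin\mathrm{Mov}(g)$, then $\dim\mathrm{Mov}(gs_\alpha)=\dim\mathrm{Mov}(g)+1$.

**Proof.** We have $gs_\alpha v-v=\big(g(s_\alpha v)-s_\alpha v\big)+(s_\alpha v-v)$, so $\mathrm{Mov}(gs_\alpha)\subseteq\mathrm{Mov}(g)+\mathbb R\alpha$, and the same inclusion holds with $g$ and $gs_\alpha$ exchanged; likewise for $s_\alpha g$. So multiplication by $s_\alpha$ changes $\dim\mathrm{Mov}$ by at most $1$. It changes the determinant, hence the parity of $\dim\mathrm{Mov}$. So the change is exactly $\pm1$.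

(a) Write $\alpha=gu-u$. As $|gu|=|u|$, the reflection in $(gu-u)^\perp$ exchanges $gu$ and $u$, so $s_\alpha g$ fixes $u$, whereas $u\notin\mathrm{Fix}(g)$. Also $\mathrm{Fix}(g)=\mathrm{Mov}(g)^\perp\subseteq\alpha^\perp$, so $s_\alpha g$ fixes $\mathrm{Fix}(g)$ pointwise. Thus $\mathrm{Fix}(g)\subsetneq\mathrm{Fix}(s_\alpha g)$, and $\dim\mathrm{Mov}$ goes down.

(b) Suppose $h=gs_\alpha$ had $\dim\mathrm{Mov}(h)=\dim\mathrm{Mov}(g)-1$. From $g=hs_\alpha$ we get $\mathrm{Mov}(g)\subseteq\mathrm{Mov}(h)+\mathbb R\alpha$, and by dimension this is an equality. So $\alpha\in\mathrm{Mov}(g)$, a contradiction. $\square$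

**(F3)** [Carter 1972] In a finite real reflection group $\ell_T(g)=\dim\mathrm{Mov}(g)$, and products of reflections with linearly independent roots are $T$-reduced.

**Proposition 2.** Let $W$ be a finite reflection group and $x\in W$. Then $P(x)$ is generated by the reflections of $W$ with root in $\mathrm{Mov}(x)$, and $x$ is good. So (C) holds for every finite $W$.

**Proof.** If $w=t_1\cdots t_k$ is $T$-reduced, then $k=\dim\mathrm{Mov}(w)$, and by (2) the $k$ roots span a space containing the $k$-dimensional space $\mathrm{Mov}(w)$. So *all roots lie in $\mathrm{Mov}(w)$*. For $w=x$ this says that $t\le_Tx$ forces the root of $t$ to lie in $\mathrm{Mov}(x)$. Conversely, if the root of $t$ is in $\mathrm{Mov}(x)$, then $\ell_T(tx)=\ell_T(x)-1$ by Lemma 1(a) and (F3), so $t\le_Tx$. This describes $P(x)$. If $w\in P(x)$, then $\mathrm{Mov}(w)\subseteq\mathrm{Mov}(x)$ by (2), so the factors of any $T$-reduced expression of $w$ have roots in $\mathrm{Mov}(x)$ and lie in $P(x)$. $\square$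

We used two things: the roots of a $T$-reduced expression of $w$ lie in $\mathrm{Mov}(w)$, and $\mathrm{Mov}(w)\subseteq\mathrm{Mov}(x)$. What remains of this when $W$ is infinite?

## 2. Products of two reflections in an arbitrary Coxeter group

The smallest infinite case is the infinite dihedral group $W=\langle a,b\rangle$, $c=ab$. Every alternating word of odd length is a palindrome, hence a conjugate of $a$ or $b$, hence a reflection. So $T$ is the set of odd elements, and every nontrivial even element has length $2$. For $t\in T$ the element $tc$ is odd, so $t\le_Tc$. Thus $[1,c]_T=\{1,c\}\cup T$, with $P(c)=W$ and $P(t)=\{1,t\}$, and everything is good. This argument extends to elements of length $2$ in any Coxeter group.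

**Theorem A.** In any Coxeter system, every $x\le_Tc$ with $\ell_T(x)\le2$ is good, and $x=c$ is good. Hence the conjecture holds in rank $\le3$.

Two published facts are needed.

**(F1)** [M. Dyer, *On minimal lengths of expressions of Coxeter group elements as products of reflections*, Proc. AMS 2001] $\ell_T(c)=|S|$.

**(F5)** [Dyer 1990; Deodhar 1989] A subgroup $M$ of $W$ generated by reflections is a Coxeter group, generated by the reflections in its canonical simple roots $\Delta\subset\Phi^+$; distinct elements of $\Delta$ have inner product $\le0$, and all positive roots of $M$ are nonnegative combinations of $\Delta$.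

**Step 1: the easy cases and the rank.** This step leaves only $\ell_T(x)=2$. By (F1) the defining expression of $c$ is $T$-reduced, so $P(c)\supseteq S$, $P(c)=W$, and $c$ is good. If $x=1$ or $x=t\in T$, then $P(x)$ is $\{1\}$ or $\{1,t\}$, and the only $T$-reduced expressions of its elements are the empty one and $t$. In rank $\le3$, an $x\le_Tc$ satisfies $\ell_T(x)\le3$, and if $\ell_T(x)=3$ then $\ell_T(x^{-1}c)=0$ and $x=c$. So let $x=t_1t_2$ with $\ell_T(x)=2$.

**Step 2: a representation with a nondegenerate form.** Its purpose is to replace the Euclidean space. Let $V$ be the geometric representation, with basis $(\alpha_s)$ and form $B(\alpha_s,\alpha_{s'})=-\cos(\pi/m_{ss'})$ (and $-1$ if $m_{ss'}=\infty$). Put $\hat V=V\oplus V^*$ with form $B((v,f),(v',f'))=B(v,v')+f(v')+f'(v)$. It extends $B$, and it is nondegenerate: if $(v,f)$ is in the radical, pairing with $(0,f')$ gives $v=0$, and then pairing with $(v',0)$ gives $f=0$. Let $s\in S$ act by $v\mapsto v-2B(v,\alpha_s)\alpha_s$. The Coxeter relations hold on $\hat V$: if $m_{ss'}<\infty$, then $B$ is positive definite on the plane $E=\mathrm{span}(\alpha_s,\alpha_{s'})$,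 so $\hat V=E\oplus E^\perp$; both reflections are trivial on $E^\perp$, and their product is a rotation of order $m_{ss'}$ on $E$. So $W$ acts on $\hat V$, faithfully because it does so on $V$. The roots are the vectors $\alpha=w\alpha_s\in V$; they satisfy $B(\alpha,\alpha)=1$, and $ws w^{-1}$ is the map $s_\alpha(v)=v-2B(v,\alpha)\alpha$. Since $\mathrm{Im}(s_\alpha-1)=\mathbb R\alpha$ and proportional roots are equal up to sign, distinct reflections have linearly independent roots. Every root is a nonnegative or nonpositive combination of the $\alpha_s$. Every reflection has determinant $-1$ on $\hat V$.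

**Step 3: a product of two reflections determines the plane of its roots.** Let $t_1\ne t_2$ have roots $\alpha_1,\alpha_2$. Then
$$t_1t_2v-v=-2B(v,\alpha_2)\alpha_2-2\big(B(v,\alpha_1)-2B(v,\alpha_2)B(\alpha_1,\alpha_2)\big)\alpha_1 .$$
By nondegeneracy the pair $(B(v,\alpha_1),B(v,\alpha_2))$ takes all values, so $\mathrm{Im}(t_1t_2-1)=\mathrm{span}(\alpha_1,\alpha_2)$. Consequently
$$t_1t_2=t_3t_4\neq1\ \Longrightarrow\ \text{both pairs of roots span the same plane.} \tag{3}$$

**Step 4: $P(x)$ is the dihedral group of a plane.** Let $\Pi=\mathrm{Im}(x-1)$ and $M=\langle s_\alpha:\alpha\in\Phi\cap\Pi\rangle\ni t_1,t_2$. Elements of $M$ fix $\Pi^\perp$ pointwise. So if a reflection $s_\beta$ lies in $M$, then $\beta\in\Pi^{\perp\perp}=\Pi$. In particular $\Delta\subset\Pi$ for the canonical simple roots $\Delta$ of $M$. We claim $|\Delta|\le2$. Let $h$ be the linear form on $V$ with $h(\alpha_s)=1$ for all $s$; it is positive on $\Phi^+$. Three elements of $\Delta$, scaled to $h=1$, would be three distinct points of a line, so one of them, $\gamma$, would be $a\alpha+b\beta$ with $a,b>0$ and $\alpha,\beta$ the other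 two. Then $1=B(\gamma,\gamma)=aB(\alpha,\gamma)+bB(\beta,\gamma)\le0$, absurd. As $M$ contains two distinct reflections, it is generated by exactly two reflections $a,b$. An element of $M$ of determinant $-1$ is an alternating word of odd length in $a,b$, hence a palindrome, hence in $T$.

If $t$ has its root in $\Pi$, then $tx=tt_1t_2\in M$ has determinant $-1$, so it is a reflection and $t\le_Tx$. If conversely $t\le_Tx$, then $x=tt'$ with $t'\in T$, and (3) puts the root of $t$ in $\Pi$. So $P(x)=M$.

**Step 5: $x$ is good.** Let $1\ne w\in M$. If $w\in T$, its only $T$-reduced expression is $w$ itself. Otherwise $w$ has determinant $1$, and $aw\in M$ has determinant $-1$; so $w=a\cdot(aw)$ is a product of two distinct reflections of $M$, whose roots span $\Pi$, and $\ell_T(w)=2$. By (3), in any expression $w=t_3t_4$ both roots lie in $\Pi$, so $t_3,t_4\in M$. This proves Theorem A. $\blacksquare$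

So a failure needs an $x\ne c$ of length at least $3$, hence rank at least $4$. The natural infinite groups to look at next are the affine ones.

## 3. Affine groups: elliptic elements, and where the moved space loses control

For $\alpha\neq0$ in a Euclidean space put $\alpha^\vee=2\alpha/(\alpha,\alpha)$ and
$$s_{\alpha,k}(v)=v-\big((v,\alpha)-k\big)\alpha^\vee,$$
the reflection in the hyperplane $\{(v,\alpha)=k\}$; its root is $\alpha$. Let $t_\mu$ be translation by $\mu$, and let $\bar g$ be the linear part of an isometry $g$. Directly from the formulas,
$$s_{\alpha,k}s_{\alpha,0}=t_{k\alpha^\vee},\qquad gt_\mu g^{-1}=t_{\bar g\mu}. \tag{4}$$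
Let $\Phi$ be an irreducible root system of rank $n$ in $V$ with Weyl group $W_0$, simple reflections $S_0$, highest root $\theta$ and coroot lattice $Q^\vee$. The affine Weyl group is $W=W_0\ltimes Q^\vee$, with $S=S_0\cup\{s_{\theta,1}\}$ and $T=\{s_{\alpha,k}:\alpha\in\Phi,k\in\mathbb Z\}$. The irreducible affine types are $\widetilde A_n$ ($n\ge1$), $\widetilde B_n$ ($n\ge3$), $\widetilde C_n$ ($n\ge2$), $\widetilde D_n$ ($n\ge4$), $\widetilde E_6,\widetilde E_7,\widetilde E_8,\widetilde F_4,\widetilde G_2$, and the rank of the Coxeter system is $n+1$.

**Definition (moved space, elliptic, hyperbolic).** For an isometry $g$ put $\mathrm{Mov}(g)=\{gv-v\}$. It is an affine subspace with direction $\mathrm{Mov}(\bar g)=\mathrm{Im}(\bar g-1)$. Call $g$ *elliptic* if it has a fixed point, that is, if $0\in\mathrm{Mov}(g)$, and *hyperbolic* otherwise.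

For example, the glide reflection $g(u_1,u_2)=(u_1+1,-u_2)$ has $\mathrm{Mov}(g)=\{(1,-2u_2)\}$, a line that misses $0$; it is hyperbolic. As before,
$$g=s_{\beta_1,k_1}\cdots s_{\beta_r,k_r}\ \Longrightarrow\ \mathrm{Mov}(g)\subseteq\mathrm{span}(\beta_1,\dots,\beta_r),\quad\det\bar g=(-1)^r. \tag{5}$$
Moreover, *if the $\beta_i$ are linearly independent, then $g$ is elliptic*, because the equations $(v,\beta_i)=k_i$ have a common solution, which $g$ fixes.

**(F7)** In finite and affine reflection groups, pointwise stabilizers of nonempty affine subspaces are generated by reflections, and they are finite in the affine case.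

For $\widetilde A_{n-1}$ we shall also use the action on $\mathbb R^n$ with $T=\{s_{e_i-e_j,k}\}$. It is trivial on the summand $\mathbb R(1,\dots,1)$, so stabilizing a subset of $\mathbb R^n$ pointwise is the same as stabilizing its projection to the sum-zero hyperplane, and (F7) holds there too.

**Lemma 3.** Let $W$ be a finite reflection group or an irreducible affine one (also in the model just described), let $x\in W$ be elliptic, $F=\mathrm{Fix}(x)$ and $W_F=\langle r\in T:F\subseteq H_r\rangle$. Then $\ell_T(x)=\operatorname{codim}F$, $P(x)=W_F$, and for every $w\in W_F$ all $T$-reduced expressions of $w$ have their factors in $W_F$. In particular $x$ is good if $x\le_Tc$.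

**Proof.** Let $w\in W$ be elliptic and $k=\operatorname{codim}\mathrm{Fix}(w)$. By (F7) the pointwise stabilizer of $\mathrm{Fix}(w)$ is a finite group generated by reflections, and it contains $w$; taking the origin in $\mathrm{Fix}(w)$, (F3) writes $w$ as a product of $k$ reflections. Let $w=t_1\cdots t_r$. With $p\in\mathrm{Fix}(w)$ we have $wv-v=\bar w(v-p)-(v-p)$, so $\dim\mathrm{Mov}(w)=k$, and (5) gives $r\ge k$. So $\ell_T(w)=k$. If $r=k$, the roots are independent, so $\bigcap H_{t_i}$ is nonempty of codimension $k$. It is contained in $\mathrm{Fix}(w)$, hence equal to it, and every $H_{t_i}$ contains $\mathrm{Fix}(w)$.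

If $w\in W_F$, then $\mathrm{Fix}(w)\supseteq F$, so $H_{t_i}\supseteq F$ and $t_i\in W_F$. For $w=x$ this gives $P(x)\subseteq W_F$. Conversely, let $H_r\supseteq F$. With the origin in $F$, the root of $r$ lies in $F^\perp=\mathrm{Mov}(x)$. The element $rx$ fixes $F$, so it is elliptic, and Lemma 1(a) with the length formula gives $\ell_T(rx)=\ell_T(x)-1$. So $r\le_Tx$. $\square$

**Reduction to irreducible groups.** If $W=\prod W_i$ is the decomposition into irreducible components and $c=\prod c_i$, then $T$ is the disjoint union of the $T_i$. Lengths add, $x\le_Tc$ means $x_i\le_Tc_i$ for all $i$, $P(x)=\prod P(x_i)$, and the $T$-reduced expressions of $w$ are the shuffles of $T$-reduced expressions of the $w_i$. So (C) holds for $(W,c)$ if it holds for all $(W_i,c_i)$; and a failure $(x_i,w_i)$ in one component is a failure in $W$. Hence (C) holds for $(W,c)$ if and only if it holds for every component.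

So the only elements to worry about are the hyperbolic ones, and for them the proof of Proposition 2 breaks at a precise point: the roots of a $T$-reduced expression of $w$ need no longer lie in the span of $\mathrm{Mov}(w)$. Look at a translation $w=t_\lambda$, with $\mathrm{Mov}(w)=\{\lambda\}$. Its length is even. If $t_\lambda=rr'$ with two reflections, then $\bar r=\bar r'$, the mirrors are parallel, and $\lambda$ is a multiple of a root. So if $\lambda=k\alpha^\vee+l\beta^\vee$ with $k,l\in\mathbb Z$, and $\lambda$ is not a multiple of a root, then $\ell_T(t_\lambda)=4$, with the $T$-reduced expression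
$$t_\lambda=s_{\alpha,k}s_{\alpha,0}\,s_{\beta,l}s_{\beta,0}. \tag{6}$$
The roots of this expression span a plane through $\lambda$, and nothing makes that plane unique. A counterexample should therefore be a vector $\lambda$ in two planes spanned by roots, together with an $x\le_Tc$ such that $t_\lambda\in P(x)$ but $P(x)$ sees only one of the planes.

## 4. One translation, two root planes: type $\widetilde B_3$

Let $W$ be the affine Weyl group of $B_3$ on $\mathbb R^3$ with orthonormal basis $f_1,f_2,f_3$; the roots are $\pm f_i$ and $\pm f_i\pm f_j$. Take the simple roots $-f_1-f_2,\ f_2-f_3,\ f_3$; the highest root is $f_2-f_1$. So $S=\{s_0,s_1,s_2,s_3\}$ with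
$$s_0=s_{f_2-f_1,1}:u\mapsto(u_2-1,u_1+1,u_3),\qquad s_1=s_{f_1+f_2,0}:u\mapsto(-u_2,-u_1,u_3),$$
$$s_2=s_{f_2-f_3,0}:u\mapsto(u_1,u_3,u_2),\qquad s_3=s_{f_3,0}:u\mapsto(u_1,u_2,-u_3).$$
Let $c=s_0s_1s_2s_3$. Applying $s_3,s_2,s_1,s_0$ in turn gives $(u_1,u_2,-u_3)$, $(u_1,-u_3,u_2)$, $(u_3,-u_1,u_2)$ and
$$c(u)=(-u_1-1,\ u_3+1,\ u_2).$$
Let $t=s_{f_1,0}$, which changes the sign of $u_1$, and $x=ct$, so $x(u)=(u_1-1,\ u_3+1,\ u_2)$.

**Proposition 4.** Here $x\le_Tc$, and $x$ is not good. So the conjecture is false.

**Step 1: $\ell_T(c)=4$.** $\mathrm{Mov}(c)=\{(-1-2u_1,\,1+u_3-u_2,\,u_2-u_3)\}$ consists of all $(p,1-q,q)$, which span $\mathbb R^3$, so $\ell_T(c)\ge3$ by (5). As $\det\bar c=1$, the length is even, and $c$ is a product of four reflections.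

**Step 2: $\ell_T(x)=3$ and $x\le_Tc$.** $\mathrm{Mov}(x)=\{(-1,1-q,q):q\in\mathbb R\}$ does not contain $0$ and spans the plane $U=\{u_1+u_2+u_3=0\}$. So $\ell_T(x)\ge2$ by (5), and $\det\bar x=-1$ makes it odd, hence $\ge3$. On the other hand $x=s_0y$ with the 3-cycle $y(u)=(u_3,u_1,u_2)$: indeed $s_0y(u)=(u_1-1,u_3+1,u_2)$. A 3-cycle is a product of two transpositions, which are reflections $s_{f_i-f_j,0}$. So $\ell_T(x)=3$, and $c=xt$ with $3+1=4$ gives $x\le_Tc$.

**Step 3: $P(x)$ sees only the plane $U$.** Let $x=t_1t_2t_3$ be $T$-reduced and let $B$ be the span of its three roots. By (5), $B\supseteq U$. If $\dim B=3$, the roots would be independent and $x$ would be elliptic, but $0\notin\mathrm{Mov}(x)$. So $B=U$. Hence $P(x)$ is generated by reflections with roots in $U$, and the linear part of every element of $P(x)$ fixes $(1,1,1)\in U^\perp$.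

**Step 4: a translation in $P(x)$.** For any transposition $\tau$ of coordinates, $\tau y$ is an odd permutation of three letters, hence a transposition. So $y=\tau\cdot(\tau y)$ and $x=s_0\,\tau\,(\tau y)$ is $T$-reduced. Thus $P(x)$ contains $s_0$ and all $s_{f_i-f_j,0}$, hence $t_{f_2-f_1}=s_0s_{f_2-f_1,0}$, and, conjugating by permutations, all $t_{f_i-f_j}$. So
$$w=t_\lambda=t_{f_1-f_3}t_{f_2-f_3}\in P(x),\qquad\lambda=(1,1,-2).$$

**Step 5: the other plane.** We also have $\lambda=(f_1+f_2)-2f_3=(f_1+f_2)^\vee-f_3^\vee$, so (6) reads
$$w=s_{f_1+f_2,1}\;s_{f_1+f_2,0}\;s_{f_3,-1}\;s_{f_3,0}.$$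
Since $(1,1,-2)$ is not a multiple of a root, $\ell_T(w)=4$ and the expression is $T$-reduced. The linear parts of its factors send $(1,1,1)$ to $(-1,-1,1)$ and to $(1,1,-1)$. By Step 3 none of the four factors lies in $P(x)$. $\blacksquare$

The group has rank $4$, so the bound on the rank in Theorem A is sharp.

## 5. The exact list among finite and affine components

How much of this depends on the type? For finite and affine components there is a complete answer.

**Theorem B.** Let every irreducible component of $(W,S)$ be finite or affine, and let $c$ be any Coxeter element. Then (C) holds for $(W,c)$ if and only if no component is of type $\widetilde B_n$ ($n\ge3$), $\widetilde D_n$ ($n\ge4$), $\widetilde E_6,\widetilde E_7,\widetilde E_8,\widetilde F_4$. So among irreducible affine types it holds exactly for $\widetilde A_n$ ($n\ge1$), $\widetilde C_n$ ($n\ge2$), $\widetilde G_2$.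

**Theorem C.** If $(W,S)$ is any Coxeter system having a standard parabolic subgroup of one of the types $\widetilde B_n$ ($n\ge3$), $\widetilde D_n$ ($n\ge4$), $\widetilde E_6,\widetilde E_7,\widetilde E_8$, $\widetilde F_4$, then (C) fails for every Coxeter element of $W$.

**Proposition D.** In general $\ell_T$ does not even restrict to the reflection length of $P(x)$: for $W=\widetilde D_{2m}$, $m\ge3$, there are $x\le_Tc$ and $w\in P(x)$ with $\ell_T(w)\le2m$ and $\ell_{T\cap P(x)}(w)\ge4m-4$.

No classification is claimed for general indefinite Coxeter groups of rank at least $4$. By Proposition 2 and the reduction in Section 3, Theorem B is a statement about irreducible affine groups. Sections 6 to 8 prove failure, Section 9 proves Proposition D, and Sections 10 to 12 prove validity. Further published facts, quoted when used: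

**(F2)** [Igusa–Schiffler, *Exceptional sequences and clusters*, J. Algebra 2010; Baumeister–Dyer–Stump–Wegener, *A note on the transitive Hurwitz action on decompositions of parabolic Coxeter elements*, Proc. AMS Ser. B 2014] The Hurwitz action is transitive on the $T$-reduced expressions of a Coxeter element. A Hurwitz move replaces two neighbors $t,t'$ by $t',\,t'tt'$ as in (1), or undoes this; it changes neither the subgroup generated by the factors nor the multiset of their conjugacy classes. Hence the factors of any $T$-reduced expression of $c$ generate $W$, and their multiset of conjugacy classes is that of $S$.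

**(F4)** [Baumeister–Dyer–Stump–Wegener, the same paper] For a standard parabolic $W_I$ and $w\in W_I$, all $T$-reduced expressions of $w$ have their factors in $W_I$.

**(F6)** [Bourbaki, Lie V.6.1] If the Coxeter graph is a forest, all Coxeter elements are conjugate.

## 6. Hyperbolic elements $s_{\theta,1}y$ below $c$

We keep the notation $\Phi,W_0,\theta,S$ of Section 3. Let $c_0$ be a Coxeter element of $W_0$ and $c=s_{\theta,1}c_0$, a Coxeter element of $W$. The simple roots are independent, so $\ell(c_0)=n$ and $\mathrm{Mov}(c_0)=V$ by (F3), where $\ell$ is the reflection length of $W_0$. The next lemma makes Steps 1 to 4 of Section 4 general.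

**Lemma 5.** Let $y\le c_0$ in the absolute order of $W_0$, with $\theta\in U:=\mathrm{Mov}(y)$, and let $x=s_{\theta,1}y$. Then $x\le_Tc$. Every reflection $r\in P(x)$ has its root in $U$. Moreover $P(x)$ contains $s_{\alpha,0}$ for $\alpha\in\Phi\cap U$, and $t_{g\theta^\vee}$ for $g\in W(\Phi\cap U)$.

**Proof.** *The moved space of $x$.* Let $k=\dim U=\ell(y)$ and $z=s_\theta y$. By Lemma 1(a), $\dim\mathrm{Mov}(z)=k-1$. Since $y=s_\theta z$, $U\subseteq\mathbb R\theta+\mathrm{Mov}(z)$, and by dimension $U=\mathbb R\theta\oplus\mathrm{Mov}(z)$. As $x=t_{\theta^\vee}z$, we get $\mathrm{Mov}(x)=\theta^\vee+\mathrm{Mov}(z)$. This does not contain $0$, and its linear span is $U$.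

*Length and root span.* Let $x$ be a product of $r$ reflections with root span $B$. By (5), $B\supseteq U$, so $r\ge k$; and $\det\bar x=(-1)^{k+1}$, so $r\ge k+1$. This is attained, since $y$ is a product of $k$ reflections. So $\ell_T(x)=k+1$. Let $r=k+1$. If $\dim B=k+1$, the roots are independent and $x$ is elliptic, contradicting $0\notin\mathrm{Mov}(x)$. So $B=U$. Thus $P(x)$ is generated by reflections with roots in $U$, the linear parts of its elements fix $U^\perp$ pointwise, and a reflection in $P(x)$ has its root in $U$.

*$x\le_Tc$.* The case $y=c_0$ of the length formula gives $\ell_T(c)=n+1$. Now $c=x\cdot(y^{-1}c_0)$ and $\ell_T(y^{-1}c_0)\le\ell(y^{-1}c_0)=n-k$, so $\ell_T(x)+\ell_T(x^{-1}c)\le(k+1)+(n-k)=\ell_T(c)$, and equality holds.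

*Elements of $P(x)$.* If $\alpha\in\Phi\cap U$, then $y=s_\alpha y'$ with $\ell(y')=k-1$ by Lemma 1(a) and (F3). So $x=s_{\theta,1}s_{\alpha,0}y'$ yields a $T$-reduced expression with factors $s_{\theta,1}$ and $s_{\alpha,0}$. For $\alpha=\theta$ this gives $t_{\theta^\vee}=s_{\theta,1}s_{\theta,0}\in P(x)$. Conjugate it by $W(\Phi\cap U)\subseteq P(x)$, using (4). $\square$

To produce suitable $y$, note that $\theta\in V=\mathrm{Mov}(c_0)$, so $s_\theta\le c_0$ by Lemma 1(a) and (F3). Fix a reduced expression
$$c_0=s_\theta s_{\rho_2}\cdots s_{\rho_n} \tag{7}$$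
in $W_0$. By (F2) its factors generate $W_0$. By (5) its $n$ roots span $V$, so they are independent. By (1) the product of any subsequence of (7) is $\le c_0$.

## 7. Failure for $\widetilde D_n,\widetilde E_n$ and for $\widetilde B_n,\widetilde F_4$

**Types $D_n$ ($n\ge4$), $E_6,E_7,E_8$.** Normalize the roots to $(\alpha,\alpha)=2$, so $\alpha^\vee=\alpha$.

**Step 1: choose $x$ so that $U$ carries an $A_3$.** Join two of $\theta,\rho_2,\dots,\rho_n$ if they are not orthogonal. This graph is connected: otherwise the roots would split into two nonempty mutually orthogonal sets, the group they generate, which is $W_0$, would preserve the two proper subspaces spanned by these sets, and $W_0$ would not be irreducible. So there are $i<j$ such that the graph is connected on $\{\theta,\rho_i,\rho_j\}$. Let $y=s_\theta s_{\rho_i}s_{\rho_j}\le c_0$. Then $\ell(y)=3$, and $U=\mathrm{Mov}(y)=\mathrm{span}(\theta,\rho_i,\rho_j)$ by (2) and (F3). The root system $\Phi\cap U$ is irreducible: in a decomposition into orthogonal parts, $\theta,\rho_i,\rho_j$ lie in one part, which spans $U$. Being simply laced of rank $3$, it is $A_3$.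 Let $x=s_{\theta,1}y$ as in Lemma 5.

**Step 2: a translation in $P(x)$.** Choose orthogonal $\alpha,\beta\in\Phi\cap U$ and put $\lambda=\alpha+\beta$. Since $W(A_3)$ is transitive on its roots, Lemma 5 gives $t_\alpha,t_\beta\in P(x)$, so $w=t_\lambda\in P(x)$.

**Step 3: $\lambda$ leaves $U$ in another decomposition.** We claim $\lambda=\alpha'+\beta'$ with orthogonal roots $\alpha',\beta'\notin U$. It suffices that the roots occurring in decompositions of $\lambda$ into two orthogonal roots span a space of dimension at least $4$: then some such root $\alpha'$ is outside the 3-dimensional space $U$, and $\beta'=\lambda-\alpha'\notin U$ because $\lambda\in U$. This dimension does not change if $(\alpha,\beta)$ is moved by an automorphism of $\Phi$.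

In $D_n$, signed permutations of the coordinates are automorphisms. Two roots $\pm e_i\pm e_j$ that share exactly one index have inner product $\pm1$, so orthogonal roots share both indices or none. Up to signed permutations, $\lambda$ is one of two vectors. If $\lambda=2e_1$, then $\lambda=(e_1+e_j)+(e_1-e_j)$ for $2\le j\le n$, and these roots span $\mathbb R^n$. If $\lambda=e_1+e_2+e_3+e_4$, it has three decompositions $(e_i+e_j)+(e_k+e_l)$ with $\{i,j,k,l\}=\{1,2,3,4\}$, and the roots $e_i+e_j$ ($i<j\le4$) span $\mathbb R^4$, since $(e_1+e_2)+(e_1+e_3)-(e_2+e_3)=2e_1$ and similarly for the other indices.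

In $E_6,E_7,E_8$ the group $W_0$ is transitive on roots, and the roots orthogonal to a given root form a system of type $A_5,D_6,E_7$ respectively. It is irreducible and simply laced, so its Weyl group, which fixes the given root, is transitive on it. Hence $W_0$ is transitive on ordered pairs of orthogonal roots. Since $E_n$ contains a subsystem $D_4$, the pair $(\alpha,\beta)$ is conjugate to a pair in $D_4$, and the case of $D_4$ gives dimension at least $4$.

**Step 4: the bad expression.** By (4), $w=s_{\alpha',1}s_{\alpha',0}s_{\beta',1}s_{\beta',0}$. The length of $w$ is even and nonzero. If it were $2$, then $w=s_{\beta,k}s_{\beta,l}$ for a root $\beta$, and $\lambda=m\beta$ with $m\in\mathbb Z$; but $(\lambda,\lambda)=4\ne2m^2$. So $\ell_T(w)=4$ and the expression is $T$-reduced. By Lemma 5 none of its factors is in $P(x)$, because $\alpha',\beta'\notin U$. So (C) fails for $c$.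

**Types $B_n$ ($n\ge3$) and $F_4$.** Take the long roots to be the $\pm e_i\pm e_j$; the $\pm e_i$ are short roots (and in $F_4$ also $\frac12(\pm e_1\pm e_2\pm e_3\pm e_4)$). The highest root $\theta$ is long.

**Step 1: find a long $\rho_i$ that does not commute with $\theta$.** Let $N$ be the normal subgroup of $W_0$ generated by the short reflections, equivalently by the short simple reflections. In the Coxeter presentation, setting the short simple reflections equal to $1$ makes the relation of order $4$ empty, so what is left is the Coxeter group of the long simple reflections: $W_0/N\cong S_n$ for $B_n$ and $\cong S_3$ for $F_4$. Every long reflection is conjugate to a long simple one, so its image is nontrivial. The images of the long ones among $s_\theta,s_{\rho_2},\dots,s_{\rho_n}$ generate $W_0/N$, which has trivial center. So the image of $s_\theta$ fails to commute with the image of some long $s_\rho$, $\rho=\rho_i$, and $s_\rho$ does not commute with $s_\theta$.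

**Step 2: choose $x$ and $\lambda$.** Let $y=s_\theta s_\rho\le c_0$, $U=\mathrm{Mov}(y)=\mathrm{span}(\theta,\rho)$, and $x=s_{\theta,1}y$. The roots $\theta,\rho$ have the same length, are independent and not orthogonal, so $\pm\theta,\pm\rho,\pm s_\theta\rho$ form a system $A_2$ in $U$ on which $\langle s_\theta,s_\rho\rangle$ is transitive. By Lemma 5, $t_\alpha\in P(x)$ for all $\alpha$ in this $A_2$ (long roots have $\alpha^\vee=\alpha$). Pick $\alpha,\beta$ in it with $(\alpha,\beta)=1$. Two roots of the form $\pm e_i\pm e_j$ have inner product $1$ exactly if they share one index, with the same sign there. So $W(B_n)$, respectively $W(B_4)\subset W(F_4)$, is transitive on such ordered pairs, and we may choose the coordinates so that $\alpha=e_1-e_3$, $\beta=e_2-e_3$. Then $U=\{v_1+v_2+v_3=0,\ v_l=0\ (l>3)\}$. Put $\lambda=\alpha+\beta=(1,1,-2,0,\dots)$, so $w=t_\lambda=t_\alpha t_\beta\in P(x)$.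

**Step 3: the bad expression.** As $\lambda=(e_1+e_2)^\vee+(-e_3)^\vee$,
$$w=s_{e_1+e_2,1}\,s_{e_1+e_2,0}\,s_{-e_3,1}\,s_{-e_3,0}.$$
The vector $\lambda$ is not proportional to a root, so $\ell_T(w)=4$ by (6). Neither $e_1+e_2$ nor $e_3$ lies in $U$, so no factor lies in $P(x)$. So (C) fails for $c$.

## 8. All Coxeter elements, and standard parabolic subgroups

The graphs of $\widetilde B_n,\widetilde D_n,\widetilde E_n,\widetilde F_4$ are trees. By (F6) every Coxeter element is $gcg^{-1}$ for some $g\in W$. Conjugation by $g$ preserves $T$ and $\ell_T$, and $P(gxg^{-1})=gP(x)g^{-1}$. So (C) fails for every Coxeter element of these groups. With the reduction to components, this proves the "only if" part of Theorem B. $\blacksquare$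

**Proof of Theorem C.** Let $W_I$ be a standard parabolic subgroup of one of the listed types, $c$ a Coxeter element of $W$, and $c_I$ the subword of $c$ on the letters in $I$. The defining expression of $c$ is $T$-reduced by (F1), so $c_I\le_Tc$ by (1). The reflections of $W_I$ are $T\cap W_I$, and by (F4) the elements of $W_I$ have the same $T$-reduced expressions, and so the same reflection length, in $W_I$ and in $W$. We know that there are $x\le c_I$ in $W_I$ and $w\in P(x)$ with a bad reduced expression. Then $x\le_Tc_I\le_Tc$ in $W$. The group $P(x)$ is generated by the factors of $T$-reduced expressions of $x$, so it is the same in $W$ as in $W_I$. The bad expression of $w$ is $T$-reduced in $W$. So (C) fails for $(W,c)$. $\blacksquare$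

## 9. Counting reflections by the span of their roots, and Proposition D

In Section 4 the bad translation has length $4$ in $W$, and its first description $t_{f_1-f_3}t_{f_2-f_3}$ also uses four reflections, all in $P(x)$. Proposition D says that even the lengths can differ. It needs a lower bound for the number of reflections when the span of their roots is known.

**Lemma 6.** Let $g=t_1\cdots t_r$ be a product of affine reflections whose roots span $B$. Then $r\ge2\dim B-\dim\mathrm{Mov}(\bar g)$.

**Proof.** Build $\bar t_1\cdots\bar t_j$ for $j=1,\dots,r$. Each step raises or lowers $\dim\mathrm{Mov}$ by one. If the root of $t_j$ is outside the span of the earlier roots, it is outside $\mathrm{Mov}(\bar t_1\cdots\bar t_{j-1})$ by (5), and Lemma 1(b) says that the step is a rise. This happens $\dim B$ times. As $r=\#\text{rises}+\#\text{falls}$ and $\dim\mathrm{Mov}(\bar g)=\#\text{rises}-\#\text{falls}$, we get $r=2\cdot\#\text{rises}-\dim\mathrm{Mov}(\bar g)\ge2\dim B-\dim\mathrm{Mov}(\bar g)$. $\square$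

**Proof of Proposition D.** The plan is to find a translation that is cheap with roots $f_i+f_j$ and expensive with roots $f_i-f_j$.

**Step 1: an $x$ with $U=\{\sum u_i=0\}$.** Let $n=2m\ge6$ and $\Phi=D_n$ with simple roots $-f_1-f_2$, $f_i-f_{i+1}$ ($2\le i\le n-1$), $f_{n-1}+f_n$; then $\theta=f_2-f_1$. Put $c_0=s_{f_1+f_2}s_{f_2-f_3}\cdots s_{f_{n-1}-f_n}s_{f_{n-1}+f_n}$. The last two factors together change the signs of $u_{n-1}$ and $u_n$; the transpositions $s_{f_{n-2}-f_{n-1}},\dots,s_{f_2-f_3}$ then carry the entry $-u_{n-1}$ to position $2$ and shift $u_2,\dots,u_{n-2}$ one place to the right, giving $(u_1,-u_{n-1},u_2,\dots,u_{n-2},-u_n)$; finally $s_{f_1+f_2}$ gives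
$$c_0(u)=(u_{n-1},-u_1,u_2,\dots,u_{n-2},-u_n).$$
Since $s_{f_1+f_n}(u)=(-u_n,u_2,\dots,u_{n-1},-u_1)$, the element $y=c_0s_{f_1+f_n}$ is
$$y(u)=(u_{n-1},u_n,u_2,\dots,u_{n-2},u_1).$$
It moves the entry in position $1$ to position $n$, that in $n$ to $2$, then $2\to3\to\dots\to n-1\to1$: an $n$-cycle. So $\ell(y)=n-1$, and $y\le c_0$ because $c_0=ys_{f_1+f_n}$ and $\ell(c_0)=n$. Its moved space is $U=\{\sum u_i=0\}\ni\theta$. By Lemma 5, $x=s_{\theta,1}y\le_Tc$; $P(x)$ contains all $t_{f_i-f_j}$ since $W(\Phi\cap U)=S_n$; and $T\cap P(x)\subseteq\{s_{f_i-f_j,k}\}$.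

**Step 2: the translation.** Let $b_i=3^{i-1}$ for $i<m$, $b_m=-\sum_{i<m}b_i$, and $\lambda=(b_1,b_1,b_2,b_2,\dots,b_m,b_m)$. The entries are integers with sum $0$, so $\lambda$ is an integral combination of the $f_i-f_j$, and $w=t_\lambda\in P(x)$. Since $\lambda=\sum_ib_i(f_{2i-1}+f_{2i})$, formula (4) writes $w$ as a product of $2m$ reflections, so $\ell_T(w)\le2m$.

**Step 3: the cost inside $P(x)$.** Let $w$ be a product of $r$ reflections of $P(x)$. Their roots are of the form $f_i-f_j$; the connected components of the graph with these edges form a partition $\pi$ of $\{1,\dots,n\}$, and the root span is $\{u:\sum_{i\in D}u_i=0\text{ for all }D\in\pi\}$, of dimension $n-|\pi|$. It contains $\lambda$ by (5), and $r\ge2(n-|\pi|)$ by Lemma 6, as $\bar w=1$. For a block $D$ let $\epsilon_i\in\{0,1,2\}$ be the number of elements of $\{2i-1,2i\}$ in $D$. Then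
$$0=\sum_{i\in D}\lambda_i=\sum_{i=1}^m\epsilon_ib_i=\sum_{i<m}(\epsilon_i-\epsilon_m)3^{i-1},$$
with coefficients between $-2$ and $2$. If some coefficient were nonzero, let $i=j+1$ be the largest such index; the term has absolute value at least $3^j$, while the lower ones add up to at most $2(1+3+\dots+3^{j-1})=3^j-1<3^j$, a contradiction. So all $\epsilon_i$ are equal, and not $0$ because $D\neq\emptyset$. Every block contains at least one of the two positions of each pair, so $|\pi|\le2$, and $r\ge2(2m-2)=4m-4$. $\blacksquare$

For $m\ge3$ we have $4m-4>2m$, so the two lengths are indeed different.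

## 10. Orbits, weights and root subspaces in types $\widetilde A$ and $\widetilde C$

It remains to prove (C) for $\widetilde A_{n-1}$ ($n\ge2$), $\widetilde C_n$ ($n\ge2$) and $\widetilde G_2$. The group $\widetilde G_2$ has rank $3$, so Theorem A applies. For the other two let $n\ge2$ and let $W$ act on $\mathbb R^n$ as follows.

* Type A ($\widetilde A_{n-1}$): $T=\{s_{e_i-e_j,k}\}$, $W=S_n\ltimes\{\mu\in\mathbb Z^n:\sum\mu_i=0\}$.
* Type C ($\widetilde C_n$): $T=\{s_{e_i\pm e_j,k}\}\cup\{s_{2e_i,k}\}$. Here $s_{2e_i,k}$ is $v_i\mapsto k-v_i$, and $W$ is the group of signed permutations extended by $\mathbb Z^n$; in particular it contains the sign changes of coordinates.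

Call $s_{e_i\pm e_j,k}$ an *edge* and $s_{2e_i,k}$ a *loop* on the vertex set $[n]=\{1,\dots,n\}$; several edges between two vertices are allowed. In this section we compute $\ell_T$ in terms of spans of roots.

**Root subspaces.** A *root subspace* is a subspace of the form
$$B=\mathbb R^Z\oplus\bigoplus_D\varepsilon_D^\perp,\qquad[n]=Z\sqcup\bigsqcup D,\quad\varepsilon_D\in\{\pm1\}^D,\quad\varepsilon_D^\perp\subset\mathbb R^D, \tag{8}$$
where in type A we require $Z=\emptyset$ and $\varepsilon_D=\mathbf 1$, the all-ones vector. The sets $D$ are the *blocks*; one-element blocks are allowed and contribute $0$. So $\dim B=n-\#\{\text{blocks}\}$. For example, in type C with $n=3$ the roots $e_1+e_2$ and $2e_3$ span the root subspace with $Z=\{3\}$, $D=\{1,2\}$, $\varepsilon_D=(1,-1)$.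

The root subspaces are exactly the subspaces spanned by roots. Each space (8) is spanned by roots, namely the $2e_i$ for $i\in Z$ and the edge roots in the $\varepsilon_D^\perp$. Conversely, take a set of roots and a connected component $D$ of its graph. A spanning tree of $D$ gives $|D|-1$ independent roots, which span $\varepsilon^\perp$ for some sign vector $\varepsilon\in\{\pm1\}^D$ ($\mathbf 1$ in type A). If all roots of the component are orthogonal to $\varepsilon$, the component spans $\varepsilon^\perp$ and $D$ is a block; otherwise there is one more vector, the component spans $\mathbb R^D$, and $D$ goes into $Z$.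

A root that lies in $B$ lies in $\mathbb R^Z$ or in one $\varepsilon_D^\perp$. Indeed its component in $\mathbb R^D$ is orthogonal to $\varepsilon_D$, so this component is not a nonzero multiple of a single $e_i$. So a root involving an index of $D$ is $e_i\pm e_j$ with both indices in $D$.

**Orbits and weights.** For $w\in W$, $\bar w$ is a permutation or signed permutation. Let $O$ run over its orbits on $[n]$; then $w=\prod w_O$, with $w_O$ an isometry of $\mathbb R^O$ (in type A it need not belong to $W$ by itself). If $\bar w_O$ has no nonzero fixed vector, the orbit is *negative*; then $\bar w_O-1$ is invertible, $\mathrm{Mov}(w_O)=\mathbb R^O$ and $w_O$ has a fixed point. Otherwise it is *positive*: as $\bar w_O$ moves the coordinates cyclically up to sign, a fixed vector has coordinates of equal absolute value, so $\mathrm{Fix}(\bar w_O)=\mathbb R\varepsilon_O$ for some $\varepsilon_O\in\{\pm1\}^O$ ($\mathbf 1$ in type A), and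
$$\mathrm{Mov}(w_O)=\{u:(u,\varepsilon_O)=a_O\}$$
for a number $a_O$, the *weight*. Replacing $\varepsilon_O$ by $-\varepsilon_O$ changes the sign of $a_O$. A positive $w_O$ is elliptic iff $a_O=0$. Going once around the orbit shows that $O$ is positive iff the product of the signs of $\bar w_O$ is $+1$. For example, all orbits of a translation $t_\lambda$ are single points, positive, with $\varepsilon=1$ and weights $\lambda_i$.

Since $\mathrm{Mov}(w)=\prod_O\mathrm{Mov}(w_O)$, we can decide when it lies in a root subspace (8): $\mathrm{Mov}(w)\subseteq B$ *if and only if*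

$$\begin{gathered}\text{every orbit lies in }Z\text{ or in one block; negative orbits lie in }Z;\\ \text{for each block }D\text{ and each orbit }O\subseteq D\text{ one can choose }\varepsilon_O=\varepsilon_D|_O,\text{ and then }\sum_{O\subseteq D}a_O=0.\end{gathered}\tag{9}$$

To see this, note that $B$ is defined by the equations $(u,\varepsilon_D)=0$, with $\varepsilon_D$ extended by $0$ outside $D$. Such a linear form vanishes on $\mathrm{Mov}(w)$ iff it is constant on each factor $\mathrm{Mov}(w_O)$ and the constants add up to $0$. It is constant on $\mathbb R^O$ (negative orbit) iff $D\cap O=\emptyset$. It is constant on $\mathrm{Mov}(w_O)$ for a positive orbit iff the restriction of $\varepsilon_D$ to $O$ is a multiple of $\varepsilon_O$, that is, iff $D\cap O=\emptyset$, or $O\subseteq D$ and $\varepsilon_D|_O=\pm\varepsilon_O$. With the sign $\varepsilon_O=\varepsilon_D|_O$ the constant is $a_O$.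

**Merging and flipping.** Let $u$ be an isometry of the kind considered and let $i,j$ lie in two positive orbits $A\neq A'$ with $\varepsilon_A=\mathbf 1$, $\varepsilon_{A'}=\mathbf 1$. Then $s_{e_i-e_j,k}u$ has $A\cup A'$ as one positive orbit, with $\varepsilon=\mathbf 1$ and weight $a_A+a_{A'}$: the linear part is a transposition times two cycles, and $s_{e_i-e_j,k}$ moves points by multiples of $e_i-e_j$, which does not change the inner product with $\mathbf 1_{A\cup A'}$. If $i$ lies in a positive orbit $O$, then $s_{2e_i,k}u$ has $O$ as a negative orbit, since one sign changes.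

**Lemma 7.** Let $B$ be a root subspace with $\mathrm{Mov}(w)\subseteq B$. Then $\ell_T(w)\le2\dim B-\dim\mathrm{Mov}(\bar w)$. Hence the roots of any $T$-reduced expression of $w$ span a root subspace $B$ of minimal dimension among those containing $\mathrm{Mov}(w)$, and $\ell_T(w)=2\dim B-\dim\mathrm{Mov}(\bar w)$ for it.

**Proof.** By (9), $w$ is the product of its parts $w_D=\prod_{O\subseteq D}w_O$ on the blocks and of the $w_O$ with $O\subseteq Z$. These parts lie in $W$; in type A this is so because $Z=\emptyset$ and the translation part of $w_D$ has sum $\sum_{O\subseteq D}a_O=0$. We bound the length of each.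

*A block $D$ with $|D|=p$ and $\mu$ orbits.* In type C conjugate by sign changes, so that $\varepsilon_D=\mathbf 1$. After $\mu-1$ merges by reflections $s_{e_i-e_j,0}$ there is a single orbit of weight $\sum a_O=0$. This element is elliptic and its fixed space has codimension $p-1$, so its length is $p-1$ by Lemma 3. Hence $\ell_T(w_D)\le p+\mu-2=2(p-1)-(p-\mu)$, where $p-1=\dim\varepsilon_D^\perp$ and $p-\mu=\dim\mathrm{Mov}(\bar w_D)$.

*A negative orbit of size $p$ in $Z$.* It is elliptic with a fixed space of codimension $p$, so its length is $p=2p-p$.

*A positive orbit of size $p$ in $Z$.* Flipping by $s_{2e_i,0}$ makes it negative, so its length is at most $p+1=2p-(p-1)$.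

Adding up proves the bound. Now let $B'$ be the root span of a $T$-reduced expression of $w$. It contains $\mathrm{Mov}(w)$ by (5), and $\ell_T(w)\ge2\dim B'-\dim\mathrm{Mov}(\bar w)$ by Lemma 6. Comparing with the bound for an arbitrary root subspace $B\supseteq\mathrm{Mov}(w)$ gives $\dim B'\le\dim B$; taking $B=B'$ gives the equality. $\square$

## 11. The graph of a hyperbolic $x\le_Tc$, and the group $Q$

Let $x\le_Tc$ be hyperbolic. We now find out what $x$ looks like and write down a group $Q$ that will turn out to be $P(x)$.

**Step 1: the graph.** Let $x=t_1\cdots t_r$ be $T$-reduced and extend it to a $T$-reduced expression $c=t_1\cdots t_N$, with $N=|S|$ by (F1). By (F2) the $t_i$ generate $W$. So the graph of $t_1,\dots,t_N$ on $[n]$ is connected: otherwise the linear parts of all elements of $W$ would preserve $\mathbb R^D$ for a component $D$, while $s_{e_i-e_j,0}$ with $i\in D$, $j\notin D$ does not. In type A there are $N=n$ edges, so the connected graph contains exactly one cycle (possibly a double edge). In type C we have $S=\{s_{2e_1,1},\ s_{e_i-e_{i+1},0}\ (1\le i<n),\ s_{2e_n,0}\}$. Conjugates of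 edges are edges and conjugates of loops are loops, so by (F2) there are exactly $n-1$ edges and two loops; being connected, the graph has its edges forming a spanning tree.

Now consider the subgraph of $t_1,\dots,t_r$ only. Its roots are linearly dependent, as otherwise $x$ would be elliptic. The roots of a tree are independent, and so are those of a tree with one loop. Hence exactly one component $C_0$ has dependent roots: in type A the one containing the cycle, with $m:=|C_0|$ edges; in type C a tree with both loops, that is, $m-1$ edges and $2$ loops. All other components $C$ are trees without loops. Factors from different components commute, so $x=x_0\prod_Cx_C$, where $x_0,x_C$ are the products, in order, of the factors in $C_0$ and in $C$.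

**Step 2: the group $Q$.** For a tree component $C$ let $\varepsilon_C\in\{\pm1\}^C$ be orthogonal to its roots ($\mathbf 1$ in type A). In $\mathbb R^C$ its $|C|-1$ independent hyperplanes meet in a line $L_C=b_C+\mathbb R\varepsilon_C$. Let $Q_C$ be generated by all $s\in T$ with root in $\varepsilon_C^\perp\subset\mathbb R^C$ and with hyperplane containing $L_C$. Let $Q_0$ be generated by all $s\in T$ with root in $\mathbb R^{C_0}$. Put $Q=Q_0\times\prod_CQ_C$. It contains $x$.

**Lemma 8.** $Q\subseteq P(x)$.

**Proof.** If a reflection $s$ acts on one component, and its product with $x_0$ or $x_C$ can be written with one reflection fewer than the given expression of $x_0$ or $x_C$, then $\ell_T(sx)\le r-1$, so $s\le_Tx$. We call this the shortening test.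

*Tree components.* Take the origin on $L_C$. By Lemma 1(b), applied root by root, $x_C$ moves a space of dimension $|C|-1$ in $\mathbb R^C$, so its fixed space in $\mathbb R^C$ is exactly $L_C$. A generator $s$ of $Q_C$ has $H_s\supseteq\mathrm{Fix}(x_C)$, so Lemma 3 gives $s\le_Tx_C$ and $\ell_T(sx_C)=|C|-2$, and the test applies.

*$C_0$ in type A.* The $m$ roots span $\mathbf 1^\perp\subset\mathbb R^{C_0}$, of dimension $m-1$. By Lemma 6, $m\ge2(m-1)-\dim\mathrm{Mov}(\bar x_0)$, so $\dim\mathrm{Mov}(\bar x_0)\ge m-2$. It is at most $m-1$ and has the parity of $m$, so it is $m-2$. Thus $\bar x_0$ has two orbits $A,A'$ on $C_0$, whose weights add up to $0$ since $\mathrm{Mov}(x_0)\subseteq\mathbf 1^\perp$. For $i\in A$, $j\in A'$, $k\in\mathbb Z$, the element $s_{e_i-e_j,k}x_0$ has a single orbit of weight $0$ (merging), so it is elliptic of length $m-1$ by Lemma 3, while $x_0$ was written with $m$ reflections. So $s_{e_i-e_j,k}\in P(x)$. For $i\ne i'$ in $A$, conjugating $s_{e_i-e_j,k}$ by $s_{e_{i'}-e_j,0}$ ($j\in A'$) gives $s_{e_i-e_{i'},k}$; similarly in $A'$. So $Q_0\subseteq P(x)$.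

*$C_0$ in type C.* First we show that $\bar x_0$ has a single orbit, and that it is positive. The $x_C$ are elliptic and $x$ is hyperbolic, so $x_0$ is hyperbolic, and $\bar x_0$ has a positive orbit $O\subseteq C_0$ of nonzero weight. Let $\bar x_0$ act on the $2m$ points $\pm e_i$, $i\in C_0$. An edge acts as two disjoint transpositions and a loop as one, so $\bar x_0$ is a product of $2(m-1)+2=2m$ transpositions. The tree gives two trees on the points: if $\varepsilon$ is a sign vector orthogonal to the roots of the tree, an edge between $i$ and $j$ exchanges $\varepsilon_ie_i$ with $\varepsilon_je_j$ and $-\varepsilon_ie_i$ with $-\varepsilon_je_j$. A loop at $i$ joins $e_i$ to $-e_i$. So the graph of these transpositions on the $2m$ points is connected, and in the permutation representation on $\mathbb R^{2m}$ their roots span a space of dimension $2m-1$. Lemma 6 gives $2m\ge2(2m-1)-\dim\mathrm{Mov}$, so $\dim\mathrm{Mov}\ge2m-2$, and $\bar x_0$ has at most two cycles on the points. The positive orbit $O$ contributes two cycles, $\{\varepsilon_ie_i:i\in O\}$ and $\{-\varepsilon_ie_i:i\in O\}$ with $\varepsilon=\varepsilon_O$.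 So $O=C_0$.

Next, for $i\in C_0$ and $k\in\mathbb Z$, $s_{2e_i,k}x_0$ has a single negative orbit (flipping), so it is elliptic of length $m$ by Lemma 3, while $x_0$ was written with $m+1$ reflections. So all $s_{2e_i,k}$, and with them all $t_{ke_i}=s_{2e_i,k}s_{2e_i,0}$, lie in $P(x)$. The edges of the tree are factors of $x$ and lie in $P(x)$. Conjugating an edge $s_{e_i\pm e_j,k}$ by $s_{2e_j,0}$ changes the sign in its root, and conjugating by $t_{e_i}$ replaces $k$ by $k+1$. So $P(x)$ contains all $s_{e_i\pm e_j,k'}$ for neighbors $i,j$ in the tree. Conjugating $s_{e_i-e_j,k}$ by $s_{e_j-e_l,0}$ gives $s_{e_i-e_l,k}$; going along paths of the tree, and changing signs as before, we reach all pairs $i\neq j$ in $C_0$. So $Q_0\subseteq P(x)$. $\square$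

## 12. Minimal root subspaces keep factorizations inside $Q$

**Lemma 9.** For $w\in Q$, every $T$-reduced expression of $w$ has all its factors in $Q$.

**Proof.** **Step 1: orbits outside $C_0$ have weight $0$.** Write $w=w_0\prod w_C$ with $w_0\in Q_0$, $w_C\in Q_C$. Since $w_C$ fixes $L_C=b_C+\mathbb R\varepsilon_C$ pointwise, every orbit $O\subseteq C$ of $\bar w$ is positive with $\varepsilon_O=\pm\varepsilon_C|_O$, and $w_O$ fixes $b_C|_O$, so $a_O=0$.

**Step 2: such orbits are blocks.** Let $B$ be the root span of a $T$-reduced expression of $w$. By Lemma 7 it is a root subspace of minimal dimension containing $\mathrm{Mov}(w)$. Let $O\subseteq C$ be an orbit with $C\ne C_0$. By (9), $O$ lies in $Z$ or in one block. If $O\subseteq Z$, replace $Z$ by $Z\setminus O$ and add the block $O$ with sign vector $\varepsilon_O$. If $O\subsetneq D$ for a block $D$, split $D$ into $O$ and $D\setminus O$ with the restricted sign vectors. As $a_O=0$, condition (9) still holds. The number of blocks has gone up by one, so the dimension has dropped by one, contradicting minimality. So $O$ is itself a block of $B$. Hence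
$$B=B_0\oplus\bigoplus_O\varepsilon_O^\perp,\qquad B_0\subseteq\mathbb R^{C_0},$$
where $O$ runs over the orbits outside $C_0$, and $B_0$ collects $\mathbb R^Z$ and the blocks inside $C_0$.

**Step 3: count factors summand by summand.** Each factor has its root in exactly one summand, by Section 10. Factors with root in $B_0$ lie in $Q_0$. Factors belonging to different summands commute, so the factors with root in $\varepsilon_O^\perp$ multiply, in order, to $w_O$, those with root in $B_0$ multiply to $w_0$, and the roots in each group span their summand. Let $N_O$ and $N_0$ be the numbers of factors. By Lemma 6,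
$$N_O\ge2(|O|-1)-(|O|-1)=|O|-1,\qquad N_0\ge2\dim B_0-\dim\mathrm{Mov}(\bar w_0).$$
The right-hand sides add up to $2\dim B-\dim\mathrm{Mov}(\bar w)$, which is $\ell_T(w)$ by Lemma 7, the total number of factors. So all these inequalities are equalities.

**Step 4: the factors outside $C_0$ lie in the $Q_C$.** We have $N_O=|O|-1$ reflections whose roots span a space of dimension $|O|-1$, so the roots are independent. Their hyperplanes meet in $\mathbb R^O$ in a line, which is contained in $\mathrm{Fix}(w_O)$. But $\mathrm{Fix}(w_O)$ is the line $b_C|_O+\mathbb R\varepsilon_O$, so the two lines agree. This line is the projection of $L_C$ to $\mathbb R^O$. So the hyperplanes, viewed in $\mathbb R^C$, contain $L_C$, and the roots, supported on $O$ and orthogonal to $\varepsilon_O=\pm\varepsilon_C|_O$, are in $\varepsilon_C^\perp$. So the factors lie in $Q_C$. $\square$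

**End of the proof of Theorem B.** Let $W$ be $\widetilde A_{n-1}$ or $\widetilde C_n$, $c$ any Coxeter element, $x\le_Tc$. If $x$ is elliptic, it is good by Lemma 3. If $x$ is hyperbolic, Lemma 9 with $w=x$ says that every $t\le_Tx$ lies in $Q$, so $P(x)\subseteq Q$. With Lemma 8, $P(x)=Q$, and then Lemma 9 says precisely that $x$ is good. So (C) holds for $\widetilde A_{n-1}$ and $\widetilde C_n$; for $\widetilde G_2$ it holds by Theorem A, and for finite groups by Proposition 2. With the reduction to components and Section 8, Theorem B is proved. $\blacksquare$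

**Remark.** The vector $\lambda=(1,1,-2)$ lies in two root planes in type $\widetilde C_3$ as well: $t_\lambda=t_{e_1-e_3}t_{e_2-e_3}$, and also
$$t_\lambda=s_{e_1+e_2,1}\,s_{e_1+e_2,0}\,s_{2e_3,-2}\,s_{2e_3,0},$$
since $(2e_3)^\vee=e_3$. This is $T$-reduced by (6), because $\lambda$ is not a multiple of a root. So the reflection subgroup generated by all $s_{e_i-e_j,k}$, $i,j\le3$, contains $t_\lambda$ but not the factors of this expression: the linear parts of its elements are permutations, and those of the four factors are not. This does not contradict Theorem B, because the subgroup is not of the form $P(x)$. It is infinite, so $x$ would be hyperbolic by Lemma 3 and (F7). But then Step 1 of Section 11 puts both loops into the component $C_0$ of $x$, so $P(x)$ contains loops, and the subgroup contains none. In Section 4, by contrast, $x$ has a $T$-reduced expression using only roots $f_i-f_j$.
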